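# One column, one shift, one flip: isomorphisms of upper cones in the truth-table degrees

## 1. A two-way infinite column with a shift and a flip

Put $I=\omega\times\mathbb Z$. A point $X\in 2^I$ is a $0$–$1$ array with one two-way infinite column $\{n\}\times\mathbb Z$ for each $n\in\omega$; we also read $X$ as a subset of $I$. Write $X+X'$ for the sum mod $2$ and $\overline X$ for the complement. Single out one column, with number $n_0$. Two moves act on it. The flip at height $j\in\mathbb Z$ is $X\mapsto X+\delta_j$, where $\delta_j=\{(n_0,j)\}$. The shift is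
$$(\rho X)(n_0,m)=X(n_0,m+1),\qquad (\rho X)(n,m)=X(n,m)\ \text{ for } n\ne n_0 .$$
For example $(\rho\delta_3)(n_0,m)=\delta_3(n_0,m+1)$ is $1$ exactly for $m=2$, so $\rho\delta_3=\delta_2$, and $\rho^3\delta_3=\delta_0$. In general $\rho^j\delta_j=\delta_0$. Since $\rho(X+X')=\rho X+\rho X'$, we get $\rho^j(X+\delta_j)=\rho^jX+\delta_0$, that is,
$$X+\delta_j=\rho^{-j}\big(\rho^jX+\delta_0\big).\tag{1}$$
So every flip in the column is a composition of copies of three moves: $\rho$, $\rho^{-1}$, and the flip at the origin.

The shift can itself be hidden inside a comparison of two arrays. For $\theta\in2^\omega$ let $X^\theta(n,m)=X(n,m+\theta(n))$, so $\theta$ tells which columns are to be moved by one step. Let $\varepsilon=\{n_0\}\in2^\omega$. If $\theta(n_0)=1$, then $(\theta+\varepsilon)(n_0)=0$, and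
$$(\rho X)^{\theta+\varepsilon}=X^\theta,\qquad(\rho^{-1}X)^\theta=X^{\theta+\varepsilon}.\tag{2}$$
Check: in column $n_0$, at height $m$, both sides of the first equation are $X(n_0,m+1)$. For the second, $(\rho^{-1}X)^\theta(n_0,m)=(\rho^{-1}X)(n_0,m+1)=X(n_0,m)=X^{\theta+\varepsilon}(n_0,m)$. In the other columns $\theta$ and $\theta+\varepsilon$ agree, and $\rho^{\pm1}$ does nothing.

What is this for? Suppose $F$ is a function on $2^I$ that we cannot compute, but suppose we have total computable functionals $\mathbf T,\mathbf A,\mathbf A^-$ with $F(X+\delta_0)=\mathbf T(F(X))$, $F(\rho X)=\mathbf A(F(X))$ and $F(\rho^{-1}X)=\mathbf A^-(F(X))$. Then (1) gives, for $j\ge0$,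
$$F(X+\delta_j)=\big((\mathbf A^-)^j\,\mathbf T\,\mathbf A^j\big)(F(X)),$$
and the right side is one procedure, uniformly computable in $j$. In our application $F$ will represent an unknown isomorphism between partial orders of degrees. Preservation of the order gives, for each single comparison, some functional, with no uniformity between different comparisons. Identity (1) manufactures the uniformity, and this will force the isomorphism to be trivial.

## 2. Truth-table degrees and two questions about automorphisms

**Definition (truth-table reducibility).** A *tt-functional* is a total computable $\Phi:2^\omega\to2^\omega$, that is, one computed by an oracle Turing machine that halts on every oracle and every input. Write $A\le_{\rm tt}B$ if $A=\Phi(B)$ for some tt-functional $\Phi$. Let $\equiv_{\rm tt}$ be the induced equivalence relation, $\deg X=\deg_{\rm tt}(X)$ the truth-table degree of $X$, and $\mathcal D_{\rm tt}$ the partial order of these degrees.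

For example, $\Phi(X)(n)=X(2n)+X(2n+1)$ mod $2$ defines a tt-functional. The procedure "search for the least $m\ge n$ with $X(m)=1$ and output the parity of $m$" does not: it fails to halt on the oracle $\emptyset$. Let $\mathbb F$ be the set of tt-functionals. It is countable and closed under composition.

An *automorphism* of $\mathcal D_{\rm tt}$ is an order-preserving bijection onto itself whose inverse also preserves order. A function $F:D\to2^\omega$ with $D\subseteq2^\omega$ *induces $\pi$ on $D$* if $\deg F(X)=\pi(\deg X)$ for all $X\in D$; it *induces $\pi$* if this holds with $D=2^\omega$. A function $F:2^\omega\to2^\omega$ is *arithmetic* if its graph is definable by a formula of second-order arithmetic with no set quantifiers and no parameters other than the free set variables $X,Y$. For example, the graph of $X\mapsto\overline X$ is defined by $\forall n\,(n\in X\leftrightarrow n\notin Y)$.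

Two questions are posed in Bjørn Kjos-Hanssen, "Baire measurable functions and automorphisms of the truth-table degrees", arXiv:2610.16059 (2026).

1. Is every automorphism of $\mathcal D_{\rm tt}$ induced on some comeager set $D$ by a function $F:D\to2^\omega$ that is continuous in the subspace topology?
2. Is every automorphism of $\mathcal D_{\rm tt}$ induced by an arithmetic function? (A known theorem of Slaman and Woodin says that every automorphism of the Turing degrees is induced by an arithmetic function.)

For each one we are to decide whether ZFC proves it, refutes it, or does neither. For a degree $\mathbf a$ put $\mathcal D(\ge\mathbf a)=\{\mathbf x\in\mathcal D_{\rm tt}:\mathbf x\ge\mathbf a\}$.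

**Theorem (ZFC).** Let $\pi:\mathcal D(\ge\mathbf a)\to\mathcal D(\ge\mathbf b)$ be an order isomorphism. Then $\mathbf a=\mathbf b$ and $\pi$ is the identity.

**Corollary (ZFC).** The only automorphism of $\mathcal D_{\rm tt}$ is the identity. Hence both questions have the answer yes, provably in ZFC.

The Corollary is the case $\mathbf a=\mathbf b=\mathbf 0$ of the Theorem. The identity automorphism is induced by $F(X)=X$, which is continuous on the comeager set $D=2^\omega$, and whose graph is defined by $\forall n\,(n\in X\leftrightarrow n\in Y)$, with no set quantifiers and no parameters.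

From here on $\pi$ is as in the Theorem. On a first reading, put $\mathbf a=\mathbf b=\mathbf 0$ and $A=B=\emptyset$ everywhere.

**Relative degrees.** The degree of $X\oplus X'$ is the join of $\deg X$ and $\deg X'$ in $\mathcal D_{\rm tt}$. The join of two members of an upper cone lies in that cone, so joins in the cone are the same. Order isomorphisms preserve joins. Fix $A\in\mathbf a$, $B\in\mathbf b$ and write
$$[X]_A=\deg(X\oplus A)\in\mathcal D(\ge\mathbf a),\qquad[X]_B=\deg(X\oplus B)\in\mathcal D(\ge\mathbf b).$$
Then $[X]_A\vee[X']_A=[X\oplus X']_A$; if $X\le_{\rm tt}X'$ then $[X]_A\le[X']_A$; and $[X]_A=\deg X$ whenever $X\ge_{\rm tt}A$. The same holds for $B$. With $A=\emptyset$ we simply have $[X]_A=\deg X$.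

**Index sets.** For $J\in\{\omega,\ \omega\times\omega,\ I\}$ identify $2^J$ with $2^\omega$ through a fixed computable bijection $J\to\omega$. This preserves tt-degrees and the topology, so sets and functions on $2^\omega$ can be transferred to $2^J$; we do so without changing their names. For a finite partial $\sigma:J\to2$ let $[\sigma]=\{X\in2^J:X\supset\sigma\}$. These are the basic open sets; in products they are the boxes $[\sigma]\times[u]$.

## 3. Moduli, halves, and the flip test

**Moduli.** Let $(\Phi_j)_{j\in\omega}$ be a uniformly computable sequence of total functionals. We claim there is a computable $\mu$ such that $\Phi_j(X)\restriction n$ depends only on $X\restriction\mu(j,n)$. Given a string $\tau$, we can decide whether $\Phi_j^\tau(i)$ halts with all queries below $|\tau|$: simulate until it halts or asks a query $\ge|\tau|$. One of these happens, since $\Phi_j$ halts on any oracle extending $\tau$. Let $\mu(j,n)$ be the least $m$ such that for every $\tau$ of length $m$ all computations $\Phi_j^\tau(i)$, $i<n$, halt with queries below $m$. If no $m$ worked,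 the strings $\tau$ for which this fails (for some $i<n$) would form an infinite tree: it is closed under initial segments. By compactness it has an infinite path $X$. One fixed $i<n$ then fails along all initial segments of $X$, so $\Phi_j^X(i)$ does not halt, contradicting totality. Such a $\mu$ is called a *modulus*. In particular each $\Phi\in\mathbb F$ is continuous and has a computable modulus.

**Halves.** Given $Y,U\in2^J$, cut $U$ into $Y\cap U$ and $\overline Y\cap U$. Their union is $U$. Flipping one bit $k$ of $U$ changes exactly one half: the first if $k\in Y$, the second if $k\notin Y$. For instance let $J=\omega$, $Y=\{0,2\}$, $U=\{0,1\}$, with halves $\{0\},\{1\}$. Flipping bit $2$ gives halves $\{0,2\},\{1\}$; flipping bit $3$ gives $\{0\},\{1,3\}$. So the halves "know" $Y$. The next lemma reads $Y$ even when we only see coded versions of the halves.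

**Lemma 1 (flip test).** Let $Y\in2^J$, $k\in J$, $\Omega\in\mathbb F$, and let $s,r$ be such that $\Omega(S\oplus S^*)\restriction s$ depends only on $S\restriction r$ and $S^*\restriction r$. Let $S_0,S_0^*,S_1,S_1^*$ be reals such that $k\notin Y$ implies $S_0=S_1$, and $k\in Y$ implies $S_0^*=S_1^*$, and $\Omega(S_0\oplus S_0^*)\restriction s\ne\Omega(S_1\oplus S_1^*)\restriction s$. Then
$$k\in Y\iff S_0\restriction r\ne S_1\restriction r .$$

**Proof.** If $k\notin Y$, then $S_0=S_1$. If $k\in Y$, then $S^*_0=S_1^*$. Were also $S_0\restriction r=S_1\restriction r$, the two values of $\Omega$ would agree below $s$, which they do not. $\square$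

## 4. Category when sets may lack the Baire property

Saying that $S$ is meager, nonmeager or comeager *in* an open set $O$ refers to $S\cap O$ as a subset of $O$. By the Baire category theorem a nonempty open set in Cantor space is nonmeager, so a set comeager in $O$ is dense in $O$. All facts below rest on Kechris, *Classical Descriptive Set Theory*, §8.

**Definition.** $S$ is *everywhere nonmeager in* the open set $O$ if $S\cap O'$ is nonmeager for every nonempty open $O'\subseteq O$.

For example $S=\{X:X(0)=1\}$ is everywhere nonmeager in $S$ itself but not in $2^\omega$. This definition is meant for wild sets. A Bernstein set $S\subseteq2^\omega$, which exists in ZFC, meets every nonempty perfect set, and so does its complement. If $S$ were meager in a nonempty open $O$, then $O\setminus S$ would contain a dense $G_\delta$ subset of $O$, which contains a nonempty perfect set; that set misses $S$, a contradiction. The same applies to the complement. So two everywhere nonmeager sets can be disjoint. This will matter in Section 7.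

**(C1)** *If $S$ is nonmeager in $O$, then $S$ is everywhere nonmeager in some nonempty basic open $O'\subseteq O$.* Otherwise the basic open subsets of $O$ in which $S$ is meager have a union dense in $O$. In this union $S$ is meager, as there are countably many of them, and the rest of $O$ is nowhere dense in $O$. So $S\cap O$ is meager. *A Borel set nonmeager in $O$ is comeager in some nonempty basic open $O'\subseteq O$*, since it differs from an open set by a meager set. *Hence a Borel set that is nonmeager in every nonempty basic open subset of $O$ is comeager in $O$*: otherwise its complement would be comeager in some nonempty basic open $O'\subseteq O$.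

**(C2)** The Kuratowski–Ulam theorem: *a set with the Baire property is comeager in $O\times P$ iff comeagerly many of its sections are comeager* (sections in either direction). Also, for every meager set, comeagerly many sections are meager. *If $S,S'$ are everywhere nonmeager in $O,O'$, then $S\times S'$ is everywhere nonmeager in $O\times O'$.* Indeed, if $S\times S'$ were meager in a nonempty box $O_1\times O_1'$, then for comeagerly many $x\in O_1$ the section at $x$ would be meager in $O_1'$. Since $S\cap O_1$ is nonmeager, some such $x$ lies in $S$; its section is $S'$, so $S'\cap O_1'$ is meager, a contradiction.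

**(C3)** *If $S$ is everywhere nonmeager in $O\ne\emptyset$ and each point of $S\cap O$ lies in one of countably many Borel sets $E_0,E_1,\dots$, then some $E_i$ is comeager in some nonempty basic open $O'\subseteq O$.* Some $E_i\cap O$ is nonmeager, since otherwise $S\cap O$ would be meager; now use (C1). We call this *freezing*: the choice of $i$ depended on the point, and on $O'$ it no longer does.

**Borelness.** The relation $X\le_{\rm tt}X'$ is $\bigcup_{\Phi\in\mathbb F}\{(X,X'):X=\Phi(X')\}$, an $F_\sigma$ set. Sets defined by identities between Borel functions are Borel. So, in every use of (C3), the sets $E_i$ will be given by identities between Borel functions, even if $S$ is wild.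

**Lemma 2 (removing generic oracles).** Let $R,S$ be reals and suppose that $R\le_{\rm tt}S\oplus V$ holds for nonmeagerly many $V$ in a finite product of spaces $2^J$ (where $V$ stands for the join of its coordinates). Then $R\le_{\rm tt}S$.

**Proof.** The set of these $V$ is the union over $\Xi\in\mathbb F$ of the closed sets $\{V:\Xi(S\oplus V)=R\}$. One of them is nonmeager, hence contains a nonempty basic open box. A point $V$ of finite support in this box gives $R=\Xi(S\oplus V)\le_{\rm tt}S$. $\square$

## 5. Translations by a fixed real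

Before the general case, test by hand the simplest functions that could induce something unusual. Let $\mathbf a=\mathbf b=\mathbf 0$ and suppose $F(X)=X+C$ induces $\pi$ on a comeager set $D$, for some fixed real $C$. If $\emptyset\in D$, then $\deg C=\pi(\mathbf 0)=\mathbf 0$ at once and $C$ is computable. But $\emptyset$ need not be in $D$. Instead, take $X,E$ with $X,E,X+E\in D$; by (C2) comeagerly many pairs are like this, because for fixed $E$ translation by $E$ is a homeomorphism. From $\deg(X+E)\le\deg X\vee\deg E$ we get, applying $\pi$,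
$$X+E+C\le_{\rm tt}(X+C)\oplus(E+C).$$
Adding $(X+C)+(E+C)=X+E$ to the left side leaves $C$. So $C\le_{\rm tt}(X+C)\oplus(E+C)$ for comeagerly many $(X,E)$, hence $C\le_{\rm tt}V_1\oplus V_2$ for comeagerly many $(V_1,V_2)$. By Lemma 2, $C$ is computable, and $\deg F(X)=\deg X$ on $D$.

Two ingredients of this computation return later: applying $\pi$ to sums $X+E$ of generic reals, and removing generic oracles at the end. In general, however, we have no $F$ to start with. We build one now.

## 6. Countably many Borel candidates

The purpose of this section is to cover an arbitrary $\pi$ by countably many Borel functions. For $G\in2^{\omega\times\omega}$ and $W\in2^\omega$ put $G_n=\{i:(n,i)\in G\}$ and $G^W=\{(n,i)\in G:n\in W\}$: the array in which only the columns with index in $W$ are kept.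

**Lemma 3 (independent columns).** There is $G$ such that for all $W\in2^\omega$ and $n\in\omega$: $\ G_n\le_{\rm tt}G^W\oplus B\iff n\in W$.

For instance, with $W=\{0\}$, the array whose only nonzero column is column $0$ of $G$ does not compute $G_1$, even together with $B$.

**Proof.** If $n\in W$, then $G_n$ is a column of $G^W$, for any $G$. For the other direction, let $\Phi\in\mathbb F$, $n\in\omega$, and
$$O_{\Phi,n}=\{G:\ \Phi(G^W\oplus B)\ne G_n\text{ for every }W\text{ with }n\notin W\}.$$

**Step 1: $O_{\Phi,n}$ is open.** Its complement is the projection to the $G$-coordinate of the closed set $\{(G,W):n\notin W,\ \Phi(G^W\oplus B)=G_n\}$. The projection is along the compact factor $2^\omega$ of all $W$, so it is closed.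

**Step 2: $O_{\Phi,n}$ is dense.** Let $\alpha$ be a finite condition with domain contained in $c\times r$, where $c>n$. Consider those $G\supset\alpha$ which are $0$ outside $\mathrm{dom}\,\alpha$, except in column $n$ from row $r$ on, where $G$ is free. If $n\notin W$, then $G^W$ omits column $n$, so it depends only on $\alpha$ and $W\cap c$. Thus at most $2^c$ reals $\Phi(G^W\oplus B)$ arise, and they do not depend on the free part. Choose the free part so that $G_n$ is none of these finitely many reals. Then $G\in O_{\Phi,n}\cap[\alpha]$.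

**Step 3: all requirements together.** There are countably many pairs $(\Phi,n)$, so by the Baire category theorem there is $G\in\bigcap_{\Phi,n}O_{\Phi,n}$. $\square$

**Lemma 4 (candidates).** There are Borel functions $f_i,h_j:2^\omega\to2^\omega$ $(i,j\in\omega)$ such that, with
$$P_i=\{X:\deg f_i(X)=\pi([X]_A)\},\qquad Q_j=\{U:\deg h_j(U)=\pi^{-1}([U]_B)\},$$
we have $\bigcup_iP_i=\bigcup_jQ_j=2^\omega$.

**Proof.** The plan is to code an unknown real $Y\in\pi([X]_A)$ by the degree of $G^Y$ and to pull this code back through $\pi$. Let $G$ be as in Lemma 3. Choose $R$ of degree $\pi^{-1}([G]_B)$ and, for each $n$, $R_n$ of degree $\pi^{-1}([G_n]_B)$. For $K\in\mathbb F$ let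
$$f_K(X)=\{n:R_n\le_{\rm tt}K(X\oplus R)\}.$$
This is Borel, since for each $n$ the condition is $F_\sigma$ in $X$. Given $X$, choose $Y$ with $\deg Y=\pi([X]_A)$. Then $Y\ge_{\rm tt}B$, so $[Y]_B=\pi([X]_A)$. As $G^Y\le_{\rm tt}Y\oplus G$, we have $[G^Y]_B\le\pi([X]_A)\vee[G]_B$. Applying $\pi^{-1}$ and using $R\ge_{\rm tt}A$,
$$\pi^{-1}([G^Y]_B)\le[X]_A\vee\deg R=\deg(X\oplus R).$$
So some $K\in\mathbb F$ has $K(X\oplus R)$ in the degree $\pi^{-1}([G^Y]_B)$. Therefore
$$n\in Y\iff G_n\le_{\rm tt}G^Y\oplus B\iff[G_n]_B\le[G^Y]_B\iff\deg R_n\le\pi^{-1}([G^Y]_B)\iff R_n\le_{\rm tt}K(X\oplus R).$$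
So $Y=f_K(X)$, and $X$ lies in the set $P$ belonging to $f_K$. As $\mathbb F$ is countable, the $f_K$ can be listed as $f_0,f_1,\dots$. The same argument for $\pi^{-1}$, with $A$ and $B$ exchanged (and Lemma 3 with $A$ in place of $B$), gives the $h_j$. $\square$

Note that $f_i(X)\ge_{\rm tt}B$ if $X\in P_i$, and $h_j(U)\ge_{\rm tt}A$ if $U\in Q_j$.

## 7. Two candidates agree generically

We would like to patch the $f_i$ into one function. The natural move is this: on $P_i\cap P_{i'}$ both $f_i(X)$ and $f_{i'}(X)$ have degree $\pi([X]_A)$, so they agree up to $\equiv_{\rm tt}$. Here it stops: $P_i$ and $P_{i'}$ are defined from an arbitrary $\pi$ and need not have the Baire property, and, as the Bernstein set shows, being everywhere nonmeager in the same open set does not make them meet. The way around is to exploit that $P_i$ is large only to prove an identity between Borel functions. Such an identity then holds comeagerly, hence also at many points of $P_{i'}$.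

**Lemma 5.** If $P_i$ and $P_{i'}$ are everywhere nonmeager in $[\sigma]$, then $f_i(X)\le_{\rm tt}f_{i'}(X)$ for comeagerly many $X\in[\sigma]$.

**Proof.** The set $T=\{X:f_i(X)\le_{\rm tt}f_{i'}(X)\}$ is Borel. By (C1) it suffices to show that $T$ is nonmeager in every nonempty $[\sigma']\subseteq[\sigma]$. The hypothesis passes to $\sigma'$, so write $\sigma$ for $\sigma'$. Since $\bigcup_jQ_j=2^\omega$, some $Q_j$ is nonmeager, and (C1) gives $j_0$ and $u$ such that $Q:=Q_{j_0}$ is everywhere nonmeager in $[u]$. Put $h=h_{j_0}$.

**Step 1: use $P_i$ to freeze the passage of the halves through $\pi^{-1}$.** Let $X\in P_i\cap[\sigma]$, $U\in Q\cap[u]$, $Y=f_i(X)$. Choose $c,c^*$ with $Y\cap U\in Q_c$ and $\overline Y\cap U\in Q_{c^*}$. Since $X\in P_i$,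
$$[Y\cap U]_B\le[Y]_B\vee[U]_B=\pi([X]_A)\vee[U]_B .$$
Applying $\pi^{-1}$ gives $\deg h_c(Y\cap U)\le[X]_A\vee\deg h(U)=\deg(X\oplus h(U))$, the last step because $h(U)\ge_{\rm tt}A$. The same holds for $h_{c^*}(\overline Y\cap U)$. Also $[U]_B\le[Y\cap U]_B\vee[\overline Y\cap U]_B$, and $\pi^{-1}$ may be applied to this. So there are $K,K^*,\Omega_0\in\mathbb F$ such that, with $Y=f_i(X)$,
$$\begin{aligned}h_c(Y\cap U)&=K(X\oplus h(U)),\qquad h_{c^*}(\overline Y\cap U)=K^*(X\oplus h(U)),\\ h(U)&=\Omega_0\big(h_c(Y\cap U)\oplus h_{c^*}(\overline Y\cap U)\big).\end{aligned}\tag{3}$$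
By (C2), $P_i\times Q$ is everywhere nonmeager in $[\sigma]\times[u]$. By (C3), for certain fixed $c,c^*,K,K^*,\Omega_0$, the Borel set $\mathcal E$ of all $(X,U)$ satisfying (3) with $Y=f_i(X)$ is comeager in a box $[\sigma_1]\times[u_1]\subseteq[\sigma]\times[u]$.

**Step 2: use $P_{i'}$ to come back through $\pi$.** By (C2), $P_{i'}\times Q$ is everywhere nonmeager in $[\sigma_1]\times[u_1]$, and so is $(P_{i'}\times Q)\cap\mathcal E$, since $\mathcal E$ is comeager there. Let $(X,U)$ lie in this set and box. Put $Y=f_i(X)$; this is now just a real, as $X\in P_i$ is not assumed. Put $Y'=f_{i'}(X)$, $q=h_c(Y\cap U)$, $q^*=h_{c^*}(\overline Y\cap U)$. By (3) and $h(U)\ge_{\rm tt}A$,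
$$[q]_A,\ [q^*]_A\le[X]_A\vee\deg h(U),\qquad\deg h(U)\le[q]_A\vee[q^*]_A .$$
Now $X\in P_{i'}$ gives $\pi([X]_A)=\deg Y'$, and $U\in Q$ gives $\pi(\deg h(U))=[U]_B$. Applying $\pi$, and using $Y'\ge_{\rm tt}B$,
$$\pi([q]_A),\ \pi([q^*]_A)\le\deg Y'\vee[U]_B=\deg(Y'\oplus U),\qquad[U]_B\le\pi([q]_A)\vee\pi([q^*]_A).$$
Choose $d,d^*$ with $q\in P_d$, $q^*\in P_{d^*}$. Then $\deg f_d(q)=\pi([q]_A)$ and $\deg f_{d^*}(q^*)=\pi([q^*]_A)$, so there are $L,L^*,\Psi\in\mathbb F$ such that, with $Y=f_i(X)$ and $Y'=f_{i'}(X)$,
$$\begin{aligned}f_d(h_c(Y\cap U))&=L(Y'\oplus U),\qquad f_{d^*}(h_{c^*}(\overline Y\cap U))=L^*(Y'\oplus U),\\ U&=\Psi\big(L(Y'\oplus U)\oplus L^*(Y'\oplus U)\big).\end{aligned}\tag{4}$$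
These are identities between Borel functions of $(X,U)$. By (C3), for certain fixed $d,d^*,L,L^*,\Psi$ they hold on a comeager subset of a box $[\sigma_2]\times[u_2]\subseteq[\sigma_1]\times[u_1]$.

**Step 3: read $Y$ off by flipping bits of $U$.** By (C2), for comeagerly many $X\in[\sigma_2]$, (4) holds for comeagerly many $U\in[u_2]$. Fix such an $X$, put $Y=f_i(X)$, $Y'=f_{i'}(X)$, $l(U)=L(Y'\oplus U)$, $l^*(U)=L^*(Y'\oplus U)$. The maps $l,l^*$ are total and continuous. Let $k\notin\mathrm{dom}\,u_2$ and $e_k=\{k\}$. As $U\mapsto U+e_k$ is a homeomorphism of $[u_2]$, for comeagerly many $U\in[u_2]$ both $U$ and $U+e_k$ satisfy (4). If $k\notin Y$, then $Y\cap U=Y\cap(U+e_k)$, so the first identity of (4) gives $l(U)=l(U+e_k)$. If $k\in Y$, then $\overline Y\cap U=\overline Y\cap(U+e_k)$, so $l^*(U)=l^*(U+e_k)$. A comeager subset of $[u_2]$ is dense, so by continuity these equalities, and $\Psi(l(U)\oplus l^*(U))=U$, hold for all $U\in[u_2]$.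

Let $U_0\in[u_2]$ have finite support, and let $\psi$ be computable such that $\Psi(S\oplus S^*)\restriction(k+1)$ depends only on $S\restriction\psi(k)$ and $S^*\restriction\psi(k)$. The reals $U_0$ and $U_0+e_k$ differ at $k$. So Lemma 1, with $\Omega=\Psi$, $s=k+1$, $r=\psi(k)$ and the pairs $(l(U_0),l^*(U_0))$, $(l(U_0+e_k),l^*(U_0+e_k))$, gives
$$k\in Y\iff L(Y'\oplus U_0)\restriction\psi(k)\ne L(Y'\oplus(U_0+e_k))\restriction\psi(k)\qquad(k\notin\mathrm{dom}\,u_2).$$
The right side is decided from $Y'$ by a procedure that halts on all oracles, as $U_0$ is finite. Hard-wiring the finitely many $k\in\mathrm{dom}\,u_2$, we get $Y\le_{\rm tt}Y'$. Thus $T$ is comeager in $[\sigma_2]$, hence nonmeager in $[\sigma]$. $\square$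

## 8. One Borel function on a comeager set

**Lemma 6.** There are a Borel $F:2^\omega\to2^\omega$ and a comeager Borel set $D$ with $\deg F(X)=\pi([X]_A)$ for all $X\in D$.

**Proof.** We patch the candidates on the open sets where they are reliable. Let $O_i$ be the union of the basic open sets in which $P_i$ is everywhere nonmeager.

**Step 1: $P_i\setminus O_i$ is meager.** Otherwise (C1) makes $P_i\setminus O_i$, hence $P_i$, everywhere nonmeager in some $[\sigma]$. Then $[\sigma]\subseteq O_i$, so $P_i\setminus O_i$ misses $[\sigma]$, a contradiction.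

**Step 2: the candidates agree on overlaps.** $O_i\cap O_{i'}$ is a union of countably many basic open sets in which both $P_i$ and $P_{i'}$ are everywhere nonmeager. Lemma 5, applied to $(i,i')$ and to $(i',i)$ in each, shows $f_i(X)\equiv_{\rm tt}f_{i'}(X)$ for all $X\in O_i\cap O_{i'}$ outside a meager set.

**Step 3: define $F$.** Each of these countably many meager sets is contained in a meager $F_\sigma$ set, so there is a comeager Borel set $D$ disjoint from all of them. Let $F(X)=f_i(X)$ for the least $i$ with $X\in O_i$, and $F(X)=\emptyset$ if there is none; $F$ is Borel. Let $X\in D$. Then $X\in P_i$ for some $i$, so $X\in O_i$ by Step 1. If $i'$ is least with $X\in O_{i'}$, Step 2 gives $F(X)=f_{i'}(X)\equiv_{\rm tt}f_i(X)$. Hence $\deg F(X)=\deg f_i(X)=\pi([X]_A)$. $\square$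

## 9. Where the flip test loses uniformity

It now looks as if Step 3 of Lemma 5 could be repeated with $F$. Take any $Z$ and $Y'\in\pi([Z]_A)$, cut a generic $V$ into $Z\cap V$ and $\overline Z\cap V$, and apply $\pi$. The images of the two halves are computed by $L(Y'\oplus F(V))$ and $L^*(Y'\oplus F(V))$, and together they compute $F(V)$. To decide $k\in Z$ by the flip test, we must compare $L(Y'\oplus F(V))$ with $L(Y'\oplus F(V+e_k))$ up to a computable length. This asks for two things, uniformly in $k$:

- a computation of $F(V+e_k)$ from $F(V)$;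
- a computable bound below which $F(V)$ and $F(V+e_k)$ differ.

In Lemma 5 both were free, because we went through $\pi^{-1}$ and back and ended at $U$ itself instead of $F(U)$. Now they are not. For each single $k$ with $V,V+e_k\in D$ we do have $V\equiv_{\rm tt}V+e_k$, hence $F(V+e_k)=\mathbf T_k(F(V))$ for some $\mathbf T_k\in\mathbb F$. But $\mathbf T_k$ is chosen separately for each $k$, and nothing makes $k\mapsto\mathbf T_k$ computable. The same is true of the first place where $F(V)$ and $F(V+e_k)$ differ. This is the point at which the column of Section 1 enters. Identity (1) settles the first item, and an argument about all the shifts $\rho^jV$ at once settles the second.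

## 10. Boxes on which $F$ respects sums and shifts

Regard $F$ and $D$ also on $2^I$; values of $F$ stay in $2^\omega$. The purpose of this section is to freeze all functionals that we will need. Note that
$$X^\theta\le_{\rm tt}X\oplus\theta,\quad X\le_{\rm tt}X^\theta\oplus\theta,\quad X+E\le_{\rm tt}X\oplus E,\quad X\le_{\rm tt}(X+E)\oplus E\qquad(E\in2^I).$$
For fixed $\theta$ the map $X\mapsto X^\theta$, and for fixed $E$ the map $X\mapsto X+E$, is a homeomorphism of $2^I$. So by (C2) the Borel sets $\{(X,\theta):X^\theta\in D\}$ and $\{(X,E):X+E\in D\}$ are comeager.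

**Step 1: make $F$ injective.** For $X\in D\subseteq2^I$ there is $j$ with $F(X)\in Q_j$. As $F(X)\ge_{\rm tt}B$,
$$\deg h_j(F(X))=\pi^{-1}([F(X)]_B)=\pi^{-1}(\deg F(X))=[X]_A,$$
so $X=\Theta(h_j(F(X)))$ for some $\Theta\in\mathbb F$. By (C3) there are fixed $j,\Theta$, a basic open $[x_0]$ and a Borel set $D_0\subseteq D\cap[x_0]$, comeager in $[x_0]$, on which this identity holds. In particular $F$ is injective on $D_0$.

**Step 2: freeze sums.** If $X,E,X+E\in D$, then $\deg F(X+E)=\pi([X+E]_A)\le\pi([X]_A)\vee\pi([E]_A)=\deg(F(X)\oplus F(E))$, and likewise for $X=(X+E)+E$. So there are $\Phi_1,\Phi_2\in\mathbb F$ with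
$$F(X+E)=\Phi_1(F(X)\oplus F(E)),\qquad F(X)=\Phi_2(F(X+E)\oplus F(E)).\tag{5}$$
By (C3) in $[x_0]\times2^I$ there are fixed $\Phi_1,\Phi_2$ and a box $[x_1]\times[e_1]\subseteq[x_0]\times 2^I$ in which (5) holds comeagerly.

**Step 3: freeze shifts.** If $X,\theta,X^\theta\in D$, then in the same way there are $\Phi_3,\Phi_4\in\mathbb F$ with
$$F(X^\theta)=\Phi_3(F(X)\oplus F(\theta)),\qquad F(X)=\Phi_4(F(X^\theta)\oplus F(\theta)).\tag{6}$$
By (C3) in $[x_1]\times2^\omega$ there are fixed $\Phi_3,\Phi_4$ and a box $[x_2]\times[t]\subseteq[x_1]\times2^\omega$ in which (6) holds comeagerly.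

**Step 4: choose the column.** Extend $x_2,e_1$ to finite $x,e$ with a common domain. Then $[x]\subseteq[x_0]$, and there are

- a comeager Borel subset $G_1$ of $[x]\times[e]$ on which $X,E,X+E\in D$ and (5) holds;
- a comeager Borel subset $G_2$ of $[x]\times[t]$ on which $X,\theta,X^\theta\in D$ and (6) holds.

Fix $n_0$ such that column $\{n_0\}\times\mathbb Z$ is disjoint from $\mathrm{dom}\,x=\mathrm{dom}\,e$ and $n_0\notin\mathrm{dom}\,t$. Let $\delta_j$, $\rho$, $\varepsilon$ be as in Section 1 for this $n_0$, and let $t^+=t\cup\{(n_0,1)\}$, so that $\theta(n_0)=1$ for $\theta\in[t^+]$. Let $\Gamma$ be the countable group of homeomorphisms of $2^I$ generated by $\rho$ and all maps $X\mapsto X+\delta_j$, $j\in\mathbb Z$. Its elements change only column $n_0$, so each maps $[x]$ onto $[x]$. Also $E\in[e]$ implies $E+\delta_0\in[e]$, and $\theta\in[t]$ implies $\theta+\varepsilon\in[t]$.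

**Step 5: good parameters.** Let $\mathcal P$ be the set of $(E,\theta)\in[e]\times[t^+]$ such that for comeagerly many $X\in[x]$
$$(X,E),\ (X,E+\delta_0)\in G_1\quad\text{and}\quad(X,\theta),\ (X,\theta+\varepsilon)\in G_2 .$$
Each of the four conditions defines a Borel set comeager in $[x]\times[e]\times[t^+]$. For the second, $E\mapsto E+\delta_0$ is a homeomorphism of $[e]$. For the last two, $[t^+]$ is an open subset of $[t]$, and $\theta\mapsto\theta+\varepsilon$ maps $[t^+]$ homeomorphically onto an open subset of $[t]$. By (C2), $\mathcal P$ is comeager in $[e]\times[t^+]$.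

**Step 6: good points.** For $(E,\theta)\in\mathcal P$ let $N(E,\theta)$ be the set of $X\in[x]$ such that every $X^\circ\in\Gamma X$ satisfies:

- $X^\circ\in D_0$;
- $(X^\circ,E),(X^\circ,E+\delta_0)\in G_1$ and $(X^\circ,\theta),(X^\circ,\theta+\varepsilon)\in G_2$;
- the section $(G_1)_{X^\circ}=\{E_1:(X^\circ,E_1)\in G_1\}$ is comeager in $[e]$.

Comeagerly many $X^\circ\in[x]$ satisfy each condition: the first since $[x]\subseteq[x_0]$, the second by the definition of $\mathcal P$, the third by (C2). Since $\Gamma$ is a countable group of homeomorphisms of $[x]$, the set $N(E,\theta)$ is comeager in $[x]$ and $\Gamma$-invariant.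

## 11. Flips and shifts are tracked by fixed functionals

The next lemma makes the hypothetical $\mathbf T,\mathbf A,\mathbf A^-$ of Section 1 real, at the price of one parameter $o$.

**Lemma 7.** Let $(E,\theta)\in\mathcal P$ and $o=F(E)\oplus F(E+\delta_0)\oplus F(\theta)\oplus F(\theta+\varepsilon)$. Then $\deg o=\pi([E]_A)\vee\pi([\theta]_A)$. There are total computable functionals $\mathbf T,\mathbf A,\mathbf A^-$ of two reals such that for all $X\in N(E,\theta)$
$$F(X+\delta_0)=\mathbf T(F(X),o),\qquad F(\rho X)=\mathbf A(F(X),o),\qquad F(\rho^{-1}X)=\mathbf A^-(F(X),o).\tag{7}$$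
Consequently, for $j\ge0$ and $X\in N(E,\theta)$,
$$F(\rho^jX)=\mathbf A^j(F(X),o),\qquad F(X+\delta_j)=\big((\mathbf A^-)^j\,\mathbf T\,\mathbf A^j\big)(F(X),o),\tag{8}$$
where composition and iteration are in the first argument, with the second argument kept fixed. The right sides are values of total functionals that are uniformly computable in $j$.

**Proof.**

**Step 1: the degree of $o$.** By the definitions of $\mathcal P,G_1,G_2$ the reals $E,E+\delta_0,\theta,\theta+\varepsilon$ lie in $D$. As $E+\delta_0\equiv_{\rm tt}E$ and $\theta+\varepsilon\equiv_{\rm tt}\theta$, we have $\deg F(E)=\deg F(E+\delta_0)=\pi([E]_A)$ and $\deg F(\theta)=\deg F(\theta+\varepsilon)=\pi([\theta]_A)$.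

**Step 2: the flip at the origin.** Let $\tilde X=X+\delta_0\in N(E,\theta)$. Then $\tilde X+(E+\delta_0)=X+E$. The second identity of (5) for $(\tilde X,E+\delta_0)\in G_1$ and the first for $(X,E)\in G_1$ give
$$F(\tilde X)=\Phi_2\big(F(X+E)\oplus F(E+\delta_0)\big)=\Phi_2\big(\Phi_1(F(X)\oplus F(E))\oplus F(E+\delta_0)\big).$$

**Step 3: the shifts.** By (2), $(\rho X)^{\theta+\varepsilon}=X^\theta$. Both $(\rho X,\theta+\varepsilon)$ and $(X,\theta)$ lie in $G_2$, so (6) gives
$$F(\rho X)=\Phi_4\big(F(X^\theta)\oplus F(\theta+\varepsilon)\big)=\Phi_4\big(\Phi_3(F(X)\oplus F(\theta))\oplus F(\theta+\varepsilon)\big).$$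
Likewise $(\rho^{-1}X)^\theta=X^{\theta+\varepsilon}$ by (2), and (6) for $(\rho^{-1}X,\theta)$ and $(X,\theta+\varepsilon)$ gives
$$F(\rho^{-1}X)=\Phi_4\big(\Phi_3(F(X)\oplus F(\theta+\varepsilon))\oplus F(\theta)\big).$$
The right sides in Steps 2 and 3 define $\mathbf T,\mathbf A,\mathbf A^-$.

**Step 4: all flips.** All reals reached from $X$ by $\rho^{\pm1}$ and by flips lie in the $\Gamma$-invariant set $N(E,\theta)$, so (7) can be iterated, and (1) gives (8). Iterating a total functional $j$ times is uniformly computable in $j$ and halts on all oracles. $\square$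

## 12. A common length at which flips are visible

**Lemma 8.** Let $(E,\theta)\in\mathcal P$ and $V\in N(E,\theta)$. There is $p_0$ with $F(\rho^jV)\restriction p_0\ne F(\rho^jV+\delta_0)\restriction p_0$ for all $j\ge0$.

**Proof.** For each single $j$ the two reals differ, by injectivity on $D_0$; the point is one bound for all $j$. Suppose there is none. Then for every $p$ there is $X_p=\rho^{j_p}V$ with $F(X_p)\restriction p=F(X_p+\delta_0)\restriction p$.

**Step 1: transfer to generic points.** We move the coincidence from the special points $X_p$ to comeagerly many $M$. Let $x+e$ be the sum mod $2$ on the common domain. For each $p$, $M\mapsto X_p+M$ is a homeomorphism of $[x+e]$ onto $[e]$, as $X_p\in[x]$. Since $X_p$ and $X_p+\delta_0$ lie in $\Gamma V$, the sections of $G_1$ at $X_p$ and at $X_p+\delta_0$ are comeager in $[e]$. So for comeagerly many $M\in[x+e]$ we have, for all $p$, $E_p:=X_p+M\in(G_1)_{X_p}\cap(G_1)_{X_p+\delta_0}$. As $X_p+E_p=M$, (5) gives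
$$F(M)=\Phi_1(F(X_p)\oplus F(E_p)),\qquad F(M+\delta_0)=\Phi_1(F(X_p+\delta_0)\oplus F(E_p)).$$

**Step 2: let $p$ grow.** The two arguments of $\Phi_1$ agree below $2p$. If $\mu$ is a modulus of $\Phi_1$, then $F(M)\restriction n=F(M+\delta_0)\restriction n$ whenever $\mu(n)\le2p$. As $p$ is arbitrary, $F(M)=F(M+\delta_0)$ for comeagerly many $M\in[x+e]$.

**Step 3: contradict injectivity.** For each $X\in[x]$ the map $E_1\mapsto X+E_1$ is a homeomorphism of $[e]$ onto $[x+e]$. So by (C2) comeagerly many $(X,E_1)\in[x]\times[e]$ satisfy $F(X+E_1)=F(X+E_1+\delta_0)$, $(X,E_1),(X+\delta_0,E_1)\in G_1$, and $X,X+\delta_0\in D_0$. For such a pair, (5) gives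
$$F(X)=\Phi_2(F(X+E_1)\oplus F(E_1))=\Phi_2(F(X+\delta_0+E_1)\oplus F(E_1))=F(X+\delta_0),$$
although $X\ne X+\delta_0$ both lie in $D_0$, where $F$ is injective. $\square$

## 13. The inequality $\pi^{-1}([Z]_B)\le[Z]_A$

**Lemma 9.** $\pi^{-1}([Z]_B)\le[Z]_A$ for every $Z\in2^\omega$.

**Proof.** We place $Z$ in the special column. Let $Y=\{(n_0,j):j\ge0,\ j\in Z\}\in2^I$, so $Y\equiv_{\rm tt}Z$. Pick $Y'$ with $\deg Y'=\pi([Z]_A)=\pi([Y]_A)$.

**Step 1: freeze the images of the halves.** Let $U\in D\cap[x]$ and choose $c,c^*$ with $Y\cap U\in P_c$, $\overline Y\cap U\in P_{c^*}$. Now $Y\cap U,\overline Y\cap U\le_{\rm tt}Y\oplus U$ and $U\le_{\rm tt}(Y\cap U)\oplus(\overline Y\cap U)$. Apply $\pi$ to the corresponding inequalities between $[\cdot]_A$-degrees, recalling that $\pi([U]_A)=\deg F(U)$. We get $L,L^*,\Omega\in\mathbb F$ with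
$$\begin{aligned}L(Y'\oplus F(U))&=f_c(Y\cap U),\qquad L^*(Y'\oplus F(U))=f_{c^*}(\overline Y\cap U),\\ F(U)&=\Omega\big(f_c(Y\cap U)\oplus f_{c^*}(\overline Y\cap U)\big).\end{aligned}\tag{9}$$
By (C3) there are fixed $c,c^*,L,L^*,\Omega$ and $[w]\subseteq[x]$ such that (9) holds for all $U$ in a set $\mathcal R$ comeager in $[w]$. Let $J=\{j\ge0:(n_0,j)\notin\mathrm{dom}\,w\}$, a cofinite subset of $\omega$.

**Step 2: choose a generic point.** Let $(E,\theta)\in\mathcal P$, and let $V\in[w]\cap N(E,\theta)$ be such that $V\in\mathcal R$ and $V+\delta_j\in\mathcal R$ for all $j\in J$. For a given $(E,\theta)\in\mathcal P$ this holds for comeagerly many $V\in[w]$, since $V\mapsto V+\delta_j$ is a homeomorphism of $[w]$ for $j\in J$. Let $o$ be as in Lemma 7. The aim of Steps 3 and 4 is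
$$Z\le_{\rm tt}Y'\oplus F(V)\oplus o.\tag{10}$$

**Step 3: a computable bound for the flips.** Let $p_0$ be as in Lemma 8. The functionals $(S,o')\mapsto\mathbf A^j(S,o')$ are total and uniformly computable in $j$. So by Section 3 there is a computable $s$ such that $\mathbf A^j(S,o')\restriction p_0$ depends only on $S\restriction s(j)$ and $o'$. For $j\in J$ we claim
$$F(V)\restriction s(j)\ne F(V+\delta_j)\restriction s(j).\tag{11}$$
Otherwise $\mathbf A^j(F(V),o)$ and $\mathbf A^j(F(V+\delta_j),o)$ agree below $p_0$. By (8) for $V$ and $V+\delta_j$, both in $N(E,\theta)$, this says $F(\rho^jV)\restriction p_0=F(\rho^j(V+\delta_j))\restriction p_0$. Since $\rho^j(V+\delta_j)=\rho^jV+\delta_0$, this contradicts Lemma 8.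

**Step 4: the flip test.** Let $r$ be computable such that $\Omega(S\oplus S^*)\restriction s(j)$ depends only on $S\restriction r(j)$ and $S^*\restriction r(j)$. Fix $j\in J$. If $j\notin Z$, then $(n_0,j)\notin Y$, so $Y\cap V=Y\cap(V+\delta_j)$, and (9) for $V$ and $V+\delta_j$ gives $L(Y'\oplus F(V))=L(Y'\oplus F(V+\delta_j))$. If $j\in Z$, then $(n_0,j)\in Y$, so $\overline Y\cap V=\overline Y\cap(V+\delta_j)$, and $L^*(Y'\oplus F(V))=L^*(Y'\oplus F(V+\delta_j))$. By (9), $\Omega$ maps the two pairs of codes to $F(V)$ and $F(V+\delta_j)$, which differ below $s(j)$ by (11). So Lemma 1, with $k=(n_0,j)$, gives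
$$j\in Z\iff L(Y'\oplus F(V))\restriction r(j)\ne L(Y'\oplus F(V+\delta_j))\restriction r(j)\qquad(j\in J).$$
By (8), $F(V+\delta_j)=\big((\mathbf A^-)^j\mathbf T\mathbf A^j\big)(F(V),o)$ is the value at $(F(V),o)$ of a total functional, uniformly in $j$. So the right side is evaluated from $Y'\oplus F(V)\oplus o$ by a procedure that halts on all oracles. Hard-wiring the finitely many $j\notin J$, we obtain (10).

**Step 5: pull back by $\pi$.** As $V\in D$, (10) and Lemma 7 give
$$\deg Z\le\pi([Z]_A)\vee\pi([V]_A)\vee\pi([E]_A)\vee\pi([\theta]_A)=\pi([Z\oplus V\oplus E\oplus\theta]_A).$$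
The right side is $\ge\mathbf b$, so $[Z]_B$ is below it too. Let $R$ have degree $\pi^{-1}([Z]_B)$. Applying $\pi^{-1}$,
$$R\le_{\rm tt}Z\oplus A\oplus V\oplus E\oplus\theta.\tag{12}$$

**Step 6: remove the generic oracles.** The set of $(V,E,\theta)\in[w]\times[e]\times[t^+]$ satisfying (12) is $F_\sigma$. For every $(E,\theta)$ in the comeager set $\mathcal P$, comeagerly many $V\in[w]$ satisfy (12), because $R$ does not depend on $(V,E,\theta)$. By (C2) the set is comeager in the box, hence nonmeager. Lemma 2, with $S=Z\oplus A$, gives $R\le_{\rm tt}Z\oplus A$, that is, $\pi^{-1}([Z]_B)\le[Z]_A$. $\square$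

## 14. The bases coincide and $\pi$ is the identity

**Proof of the Theorem.** Lemma 9 holds for every isomorphism between upper cones, so it may be applied to $\pi^{-1}:\mathcal D(\ge\mathbf b)\to\mathcal D(\ge\mathbf a)$. This gives
$$\pi([Z]_A)\le[Z]_B\qquad\text{for all }Z\in2^\omega .\tag{13}$$

**Step 1: $\mathbf a=\mathbf b$.** Put $Z=A$ in Lemma 9. As $[A]_B=\mathbf a\vee\mathbf b$ and $[A]_A=\mathbf a$, we get $\pi^{-1}(\mathbf a\vee\mathbf b)\le\mathbf a$. Since $\mathbf a$ is the least element of $\mathcal D(\ge\mathbf a)$, and isomorphisms match least elements, $\pi^{-1}(\mathbf a\vee\mathbf b)=\mathbf a=\pi^{-1}(\mathbf b)$. So $\mathbf a\vee\mathbf b=\mathbf b$, that is, $\mathbf a\le\mathbf b$. Put $Z=B$ in (13): $\pi(\mathbf a\vee\mathbf b)\le\mathbf b$, so $\pi(\mathbf a\vee\mathbf b)=\mathbf b=\pi(\mathbf a)$, hence $\mathbf a\vee\mathbf b=\mathbf a$ and $\mathbf b\le\mathbf a$.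

**Step 2: $\pi$ fixes every degree.** Let $\mathbf x\ge\mathbf a=\mathbf b$ and $\mathbf x=\deg Z$. Then $Z\ge_{\rm tt}A$ and $Z\ge_{\rm tt}B$, so $[Z]_A=[Z]_B=\mathbf x$. Lemma 9 gives $\pi^{-1}(\mathbf x)\le\mathbf x$, that is, $\mathbf x\le\pi(\mathbf x)$. And (13) gives $\pi(\mathbf x)\le\mathbf x$. So $\pi(\mathbf x)=\mathbf x$. $\square$

With $\mathbf a=\mathbf b=\mathbf 0$ this is the Corollary: every automorphism of $\mathcal D_{\rm tt}$ is the identity, it is induced on all of $2^\omega$ by the continuous arithmetic function $F(X)=X$, and both questions of Section 2 have a positive answer, provably in ZFC.
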